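\title{The refined rectangle covering bound is not tight\\ for regular polygons}

\begin{abstract}
The refined rectangle covering bound $\operatorname{RRCB}$ is a lower bound for the nonnegative rank $\mathrm{r}_+$ of a matrix. We disprove the conjecture that the two quantities agree on the slack matrix $S_n$ of every regular $n$-gon: we have $\operatorname{RRCB}(S_n)<\mathrm{r}_+(S_n)$ for all $n\ge 2^{128}$ and for $n=2^{96}$. We also show that $\operatorname{RRCB}(S_n)=\log_2 n+\frac32\log_2\log_2 n+O(\log\log\log n)$. Since $\mathrm{r}_+(S_n)\ge\log_\varphi(n-1)$, where $\varphi$ is the golden ratio, the nonnegative rank exceeds the bound by a factor of at least $1.44-o(1)$. The upper bounds come from rectangle coverings in which every positive entry is covered twice. The lower bound on $\operatorname{RRCB}(S_n)$ combines a planarity property of the singly covered entries with a second moment computation on a random chain of sets.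
\end{abstract}

\section{The problem and the results}\label{sec:intro}

Write $[t]=\{1,\dots,t\}$, and let $M\in\mathbb{R}_{\ge0}^{m\times p}$. The \emph{nonnegative rank} $\mathrm{r}_+(M)$ is the least $r$ such that $M=UV$ with $U\in\mathbb{R}_{\ge0}^{m\times r}$ and $V\in\mathbb{R}_{\ge0}^{r\times p}$. Equivalently, it is the least number of terms in a decomposition $M=\sum_s u^{(s)}(v^{(s)})^{\top}$ with nonnegative vectors $u^{(s)},v^{(s)}$.

A \emph{rectangle} of $M$ is a set $R=I\times J$ with $I\subseteq[m]$, $J\subseteq[p]$ and $M_{ij}>0$ for all $(i,j)\in R$. A \emph{rectangle covering} is a family $R_1,\dots,R_t$ of rectangles whose union is the support $\{(i,j):M_{ij}>0\}$, and we put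
\[
C(i,j)=\{s\in[t]:(i,j)\in R_s\}.
\]
Nonnegative terms cannot cancel, so the supports $R_s=\operatorname{supp}u^{(s)}\times\operatorname{supp}v^{(s)}$ of the terms of a decomposition form a rectangle covering. This observation uses only the zero pattern of $M$. The values of the entries enter as follows. Suppose that $C(i,j)=C(k,l)=\{s\}$, and write $u,v$ for $u^{(s)},v^{(s)}$. Then $M_{ij}=u_iv_j$ and $M_{kl}=u_kv_l$, while $M_{il}\ge u_iv_l$ and $M_{kj}\ge u_kv_j$. Multiplying gives $M_{ij}M_{kl}\le M_{il}M_{kj}$. Following Gillis and Glineur, a rectangle covering is called \emph{refined} if it respects this constraint: for all rows $i,k$ and columns $j,l$ with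
\begin{equation}\label{eq:minor}
M_{ij}M_{kl}>M_{il}M_{kj}
\end{equation}
there is no index $s$ with $C(i,j)=C(k,l)=\{s\}$. The \emph{refined rectangle covering bound} $\operatorname{RRCB}(M)$ is the least number of rectangles in a refined rectangle covering, and the computation above proves the known inequality $\operatorname{RRCB}(M)\le\mathrm{r}_+(M)$.

Let $K$ be a polytope with vertices $v_1,\dots,v_p$ and irredundant facet description $K=\{x:a_i^{\top}x\le b_i,\ i\in[m]\}$. Its \emph{slack matrix} has the entries $S_{ij}=b_i-a_i^{\top}v_j\ge0$, and its nonnegative rank equals the extension complexity of $K$, the least number of facets of a polytope that projects onto $K$. Multiplying a row or a column by a positive scalar preserves the support, the inequalities \eqref{eq:minor} and the existence of a factorization of given size, so neither $\mathrm{r}_+$ nor $\operatorname{RRCB}$ depends on how the inequalities are normalized.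

For $n\ge3$ let $S_n$ be the slack matrix of the regular $n$-gon with vertices $v_j=(\cos\frac{2\pi j}{n},\sin\frac{2\pi j}{n})$. Indices of vertices and facets are read modulo $n$, and facet $i$ contains exactly the vertices $i$ and $i+1$. Its unit outer normal points in the direction of the angle $(2i+1)\pi/n$ and its distance from the origin is $\cos\frac{\pi}{n}$. The identity $\cos A-\cos B=2\sin\frac{A+B}{2}\sin\frac{B-A}{2}$ gives
\begin{equation}\label{eq:slack}
S_{ij}=\cos\frac{\pi}{n}-\cos\frac{(2j-2i-1)\pi}{n}=2\sin\frac{(j-i)\pi}{n}\,\sin\frac{(j-i-1)\pi}{n},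
\end{equation}
and $S_{ij}=0$ exactly when $j\in\{i,i+1\}$.

The following conjecture is posed in \cite{EKS}: \emph{$\mathrm{r}_+(S_n)=\operatorname{RRCB}(S_n)$ for every $n\ge3$.}

The first cases support it. Two entries $(i,i+2)$ and $(i+d,i+d+2)$ with $d\not\equiv0$ lie in a common rectangle only if $(i,i+d+2)$ and $(i+d,i+2)$ are positive. The first condition excludes $d\equiv -2,-1$ and the second excludes $d\equiv1,2$. For $n\le5$ no $d$ remains, so the $n$ entries $(i,i+2)$ need $n$ different rectangles, and $n\le\operatorname{RRCB}(S_n)\le\mathrm{r}_+(S_n)\le n$. The refinement is also a strong condition for polygons: we show in Lemma~\ref{lem:cross} that a rectangle of a refined covering of $S_n$, however large, contains at most $2n-3$ entries that no other rectangle covers. One might hope that a condition this restrictive closes the gap to $\mathrm{r}_+$. It does not.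

\begin{theorem}\label{thm:disproof}
For every $n\ge2^{128}$ we have $\operatorname{RRCB}(S_n)<\mathrm{r}_+(S_n)$. Moreover,
\[
\operatorname{RRCB}(S_{2^{96}})\le137<139\le\mathrm{r}_+(S_{2^{96}}).
\]
\end{theorem}

Let $\varphi=\frac{1+\sqrt5}{2}$.

\begin{theorem}\label{thm:asymp}
As $n\to\infty$,
\[
\operatorname{RRCB}(S_n)=\log_2n+\tfrac32\log_2\log_2n+O(\log\log\log n).
\]
More precisely, $\operatorname{RRCB}(S_n)\ge\log_2n+\frac32\log_2\log_2n-O(1)$. Consequently
\[
\liminf_{n\to\infty}\frac{\mathrm{r}_+(S_n)}{\operatorname{RRCB}(S_n)}\ \ge\ \frac{1}{\log_2\varphi}=1.4404\ldots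
\]
\end{theorem}

We do not claim that $2^{96}$ is the smallest counterexample, nor that the error term $O(\log\log\log n)$ in the upper bound is optimal.

The proof compares two growth rates. A nonnegative factorization of size $t$ produces a polytope with at most $t$ facets and at least $n$ vertices, and such a polytope has only about $\varphi^t$ vertices (Section~\ref{sec:rank}). A covering by $t$ rectangles assigns to each column the set of rectangles that meet it, and there are $2^t$ sets to choose from. The refinement constrains only entries that are covered once, so a covering in which every positive entry is covered at least twice is refined. Listing every rectangle of a covering twice achieves this, but the factor $2$ is larger than the factor $1.44$ that is available. The work lies in covering twice at the price of a lower-order term only (Section~\ref{sec:double}); Theorem~\ref{thm:disproof} then follows from a numerical comparison (Section~\ref{sec:compare}). Sections~\ref{sec:upper} and~\ref{sec:lower} prove the upper and the lower bound of Theorem~\ref{thm:asymp}. Regularity of the polygon is used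 only in Lemma~\ref{lem:cross}. In particular, the upper bounds on $\operatorname{RRCB}$ depend only on the zero pattern and hold for the slack matrices of all convex $n$-gons.

From now on $\log$ means $\log_2$, and $w(m)=\binom{m}{\lfloor m/2\rfloor}$, which is nondecreasing in $m$.

\begin{lemma}\label{lem:binom}
For $m\ge1$ we have $2^m/\sqrt{2(m+1)}\le w(m)\le 2^m/\sqrt{m+1}$.
\end{lemma}

\begin{proof}
Let $c_j=4^{-j}\binom{2j}{j}=\prod_{i=1}^j\frac{2i-1}{2i}$. Since $w(2j-1)=\frac12\binom{2j}{j}$, we have $w(m)/2^m=c_j$ for $m=2j$ and for $m=2j-1$. It therefore suffices to show $\frac1{4j}\le c_j^2\le\frac1{2j+1}$. The upper bound is the telescoping product of $\bigl(\frac{2i-1}{2i}\bigr)^2\le\frac{2i-1}{2i+1}$. The lower bound is the product of the first factor $\frac14$ with $\bigl(\frac{2i-1}{2i}\bigr)^2\ge\frac{i-1}{i}$ for $2\le i\le j$.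
\end{proof}

\section{Lucas numbers bound the nonnegative rank from below}\label{sec:rank}

Let $f_0=0$, $f_1=1$, $f_{m+1}=f_m+f_{m-1}$ be the Fibonacci numbers and $L_m=f_{m+1}+f_{m-1}$ $(m\ge1)$ the Lucas numbers $1,3,4,7,\dots$. They are strictly increasing, and $L_m=\varphi^m+(-1/\varphi)^m<\varphi^m+1$. Counting the ways to write $m$ as an ordered sum of ones and twos by the number $k$ of twos gives $\sum_k\binom{m-k}{k}=f_{m+1}$; in particular $\binom{m-k}{k}\le f_{m+1}$.

We use McMullen's Upper Bound Theorem (1970) in its dual form: a $d$-dimensional polytope with $q$ facets has at most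
\begin{equation}\label{eq:ubt}
\binom{q-\lceil d/2\rceil}{\lfloor d/2\rfloor}+\binom{q-1-\lceil(d-1)/2\rceil}{\lfloor(d-1)/2\rfloor}
\end{equation}
vertices. For $d=2$ this is $(q-1)+1=q$. We have no control over the dimension of the polytope that a factorization produces, so we need a bound for \eqref{eq:ubt} that is uniform in $d$.

\begin{lemma}\label{lem:lucas}
If $r=\mathrm{r}_+(S_n)$, then $n\le L_r<\varphi^r+1$. In particular $\mathrm{r}_+(S_n)\ge\log_\varphi(n-1)$.
\end{lemma}

\begin{proof}
Let $K=\{x:a_i^{\top}x\le b_i,\ i\in[n]\}$ be the polygon and $S_n=UV$ a nonnegative factorization of inner dimension $r$. No column of $U$ is zero, since it could be deleted together with the corresponding row of $V$. Put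
\[
Q=\{(x,y)\in\mathbb{R}^2\times\mathbb{R}^r:\ b_i-a_i^{\top}x=(Uy)_i\ \text{ for all } i,\ \ y\ge0\},\qquad\pi(x,y)=x.
\]
If $(x,y)\in Q$, then $b_i-a_i^{\top}x=(Uy)_i\ge0$, so $x\in K$. Conversely, $v_j$ together with the $j$th column of $V$ is a point of $Q$, and $Q$ is convex. Hence $\pi(Q)=K$.

A nonempty polyhedron is bounded if and only if the homogeneous version of its defining system has only the zero solution. Let $(x,y)$ satisfy $-a_i^{\top}x=(Uy)_i$ for all $i$ and $y\ge0$. Then $a_i^{\top}x\le0$ for all $i$, so $x=0$ because $K$ is bounded. Now $Uy=0$ with $y\ge0$, and since $U$ is nonnegative without zero columns, $y=0$. So $Q$ is a polytope. Its dimension $d$ is at least $2$, and since it is cut out of an affine subspace by $r$ inequalities, its number of facets $q$ satisfies $3\le q\le r$.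

For each $j$ choose a linear functional that is maximized over $K$ only at $v_j$. Its composition with $\pi$ is maximized over $Q$ exactly on $Q\cap\pi^{-1}(v_j)$, which is therefore a nonempty face of $Q$ and contains a vertex. These $n$ faces are disjoint, so $n$ is at most \eqref{eq:ubt}. For $d=2k$ this number is
\[
\binom{q-k}{k}+\binom{(q-2)-(k-1)}{k-1}\le f_{q+1}+f_{q-1}=L_q .
\]
For $d=2k+1$ it is $2\binom{(q-1)-k}{k}\le2f_q\le f_q+2f_{q-1}=L_q$, because $f_q=f_{q-1}+f_{q-2}\le2f_{q-1}$. Finally $L_q\le L_r$.
\end{proof}

For the explicit comparison we need a rational upper bound for $\log\varphi$. The formula for $L_m$ gives $L_{36}=L_{18}^2-2=5778^2-2=33\,385\,282<2^{25}=33\,554\,432$ and $\varphi^{36}<L_{36}$. Hence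
\begin{equation}\label{eq:logphi}
\log\varphi<\tfrac{25}{36}<0.69445 .
\end{equation}

\section{Double labelings}\label{sec:double}

In a covering of $S_n$ by $t$ rectangles, let $F_j\subseteq[t]$ be the set of rectangles that meet column $j$. A rectangle through row $i$ avoids columns $i$ and $i+1$, so $C(i,j)\subseteq F_j\setminus(F_i\cup F_{i+1})$. This suggests the following definition, in which the cycle is cut open to a path.

\begin{definition}
A \emph{double labeling of length $n$} in a finite set $\Omega$ is a sequence $F_1,\dots,F_n$ of subsets of $\Omega$ such that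
\begin{equation}\label{eq:double}
|F_r\setminus(F_p\cup F_{p+1})|\ge2\qquad\text{for all }1\le p<n\text{ and }r\in[n]\setminus\{p,p+1\}.
\end{equation}
Let $\delta(n)$ be the least $|\Omega|$ for which one exists.
\end{definition}

Disjoint $2$-element sets show $\delta(n)\le2n$. An initial segment of a double labeling is a double labeling, so $\delta$ is nondecreasing.

\begin{lemma}\label{lem:cover}
For $n\ge3$ we have $\operatorname{RRCB}(S_n)\le\delta(n)+2$.
\end{lemma}

\begin{proof}
Take a double labeling of length $n$ in a set of size $\delta(n)$ and add two new elements $\omega_1,\omega_2$ to every $F_j$ with $j\ne1,n$. Call the new ground set $\Omega$. Then $|F_j\setminus(F_i\cup F_{i+1})|\ge2$ for all $i$ modulo $n$ and $j\notin\{i,i+1\}$: for $i<n$ the old elements show this, and for $i=n$ the elements $\omega_1,\omega_2$ do. For $s\in\Omega$ put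
\[
R_s=\{i:s\notin F_i\cup F_{i+1}\}\times\{j:s\in F_j\}.
\]
The set of $s$ with $(i,j)\in R_s$ is $F_j\setminus(F_i\cup F_{i+1})$. It is empty if $j\in\{i,i+1\}$ and has at least two elements otherwise. So the $R_s$ are rectangles of $S_n$, they cover the support, and no $C(i,j)$ is a singleton. The covering is refined.
\end{proof}

\begin{remark}
The definition allows a rectangle to occur under two indices, as $R_{\omega_1}=R_{\omega_2}$ does here. The bound does not depend on this. Keep one copy of each rectangle, and for each repeated rectangle $R$ add the rectangle $R'$ obtained by deleting one row of $R$. The number of distinct rectangles is at most $|\Omega|$. An entry that now lies in a single rectangle $R$ was covered by copies of $R$ alone, so $R$ was repeated, and the entry lies in the deleted row. Two entries in one row never satisfy \eqref{eq:minor}, where $i=k$ makes both sides equal.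
\end{remark}

\subsection*{The idea of the construction}

We want labelings of length close to $2^{|\Omega|}$. The natural first attempt uses all $N=w(b)$ subsets $B_1,\dots,B_N$ of $[b]$ of size $k=\lfloor b/2\rfloor$, ordered so that the unions $W_c=B_c\cup B_{c+1}$ are as small as possible, of size $k+1$. This fails, but only locally: for each $c$, the number of $k$-sets $X\subseteq[b]$ with $|X\setminus W_c|\le1$ is
\begin{equation}\label{eq:Z}
Z=(k+1)+(b-k-1)\binom{k+1}{2},
\end{equation}
since $X$ either lies in $W_c$ or consists of one element outside $W_c$ and $k-1$ elements inside. This is polynomial in $b$, whereas $N$ is exponential. A conflict with polynomially many partners can be resolved by a coloring with polynomially many colors, and the colors can be written as \emph{tags}, subsets of a new set of $O(\log b)$ elements.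

The difficulty is that \eqref{eq:double} tests a label against a union of two labels, and a union of two different tags may swallow a third. The remedy is to use each $B_c$ twice in a row, as a \emph{block}, and to let the tag change inside the blocks while $B_c$ changes between them. The places between blocks are the \emph{joints} $0,1,\dots,N$; block $c$ is \emph{incident} to joints $c-1$ and $c$. With joint tags $D_0,\dots,D_N$ the sequence reads
\[
B_1\cup D_0,\ \ B_1\cup D_1,\ \ B_2\cup D_1,\ \ B_2\cup D_2,\ \ \dots,\ \ B_N\cup D_{N-1},\ \ B_N\cup D_N .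
\]
Across joint $c$ the union is $W_c\cup D_c$ and contains a single tag. Inside block $c$ the union contains the single set $B_c$, and $|B_x\setminus B_c|\ge1$ for $x\ne c$. The missing second element is supplied by a checksum tag $E_c$, constant on the block, that records the sum of $B_c$ modulo $b$.

\begin{example}\label{ex:small}
Let $b=4$, so $k=2$ and $N=6$. We write $12$ for $\{1,2\}$.
\[
\begin{array}{c|cccccc}
c&1&2&3&4&5&6\\ \hline
B_c&12&23&13&34&24&14\\
\text{sum mod }4&3&1&0&3&2&1\\
W_c&123&123&134&234&124&
\end{array}
\]
The sets $B_c$ alone violate \eqref{eq:double}, since $B_3\subseteq W_1$. Let $E_c=\{\alpha_\rho\}$, where $\rho$ is the sum in column $c$ and $\alpha_0,\dots,\alpha_3$ are new elements. The only pairs with equal checksum are $12,34$ and $23,14$, which are disjoint; every other pair differs once in $B$ and once in $E$. So $|(B_x\cup E_x)\setminus(B_c\cup E_c)|\ge2$ for $x\ne c$, which settles the consecutive pairs inside a block. Since $[4]\setminus W_c$ has one element, the sets $B_x$ give no help at a joint, and we take seven different tags $D_c=\{c,c+1,c+3\}$ in a copy of $\mathbb{Z}/7$.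 The differences of $\{0,1,3\}$ are $\pm1,\pm2,\pm3$, each nonzero residue once, so two tags share exactly one element and $|D_{c'}\setminus D_c|=2$. The only labels with tag $D_c$ are the two next to joint $c$, which settles the joints. Hence $\delta(12)\le4+4+7=15$.

The saving comes from reusing tags, which is first possible between two inner joints when $b=6$. (For $b\le5$ at most one $k$-set $X$ has $|X\setminus W_c|\ge2$, and an inner joint is incident to two blocks.) The order of Lemma~\ref{lem:order} for $b=6$ begins $123,134,234,124$ and has $B_{11}=156$, $B_{12}=256$. Thus $W_2=1234$ and $W_{11}=1256$. Both $B_{11}\setminus W_2$ and $B_{12}\setminus W_2$ equal $56$, and both $B_2\setminus W_{11}$ and $B_3\setminus W_{11}$ equal $34$. Joints $2$ and $11$ are told apart inside $[6]$ and may carry the same tag.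
\end{example}

\subsection*{The order and the tags}

\begin{lemma}\label{lem:order}
For $1\le k\le m$ the $k$-subsets of $[m]$ can be listed so that consecutive sets satisfy $|B_{c+1}\setminus B_c|=1$, the first set is $\{1,\dots,k\}$ and the last is $\{1,\dots,k-1,m\}$.
\end{lemma}

\begin{proof}
Induction on $m$. For $k=1$ take $\{1\},\dots,\{m\}$; for $k=m$ there is one set. Let $2\le k\le m-1$. First list the $k$-subsets of $[m-1]$, ending with $\{1,\dots,k-1,m-1\}$. Then take the list of $(k-1)$-subsets of $[m-1]$ in reverse order and add $m$ to each. This second part starts with $\{1,\dots,k-2,m-1,m\}$, which arises from the preceding set by exchanging $k-1$ for $m$, and it ends with $\{1,\dots,k-1,m\}$.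
\end{proof}

Both kinds of tags rest on one observation:
\begin{equation}\label{eq:sum}
\text{if }X,X'\subseteq[m],\ |X|=|X'|,\ |X\setminus X'|=1,\text{ then }\textstyle\sum_{y\in X}y\not\equiv\sum_{y\in X'}y\pmod m .
\end{equation}
Indeed, the sums differ by $y-y'$ for two distinct elements $y,y'$ of $[m]$.

\begin{lemma}\label{lem:code}
There are at least $w(a)/a$ subsets of $[a]$ such that $|D\setminus D'|\ge2$ for any two distinct ones $D,D'$.
\end{lemma}

\begin{proof}
Sort the $\lfloor a/2\rfloor$-subsets of $[a]$ by their sum modulo $a$ and take a largest class. Distinct members have equal size, so $|D\setminus D'|\ge1$, and \eqref{eq:sum} excludes equality.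
\end{proof}

Fix $b\ge2$, let $k=\lfloor b/2\rfloor$ and $N=w(b)$, let $B_1,\dots,B_N$ be the list of Lemma~\ref{lem:order}, let $W_c=B_c\cup B_{c+1}$ for $1\le c\le N-1$, and let $Z$ be given by \eqref{eq:Z}. Call a triple $(b,a_0,a)$ of positive integers \emph{admissible} if
\[
w(a_0)\ge b\qquad\text{and}\qquad w(a)\ge a(4Z-3).
\]

\begin{lemma}\label{lem:tags}
Let $(b,a_0,a)$ be admissible, $|\Omega_0|=a_0$ and $|\Omega_1|=a$. There are sets $E_1,\dots,E_N\subseteq\Omega_0$ and $D_0,\dots,D_N\subseteq\Omega_1$ with the following properties.
\begin{itemize}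
\item[(E)] $|B_x\setminus B_c|+|E_x\setminus E_c|\ge2$ for all $x\ne c$.
\item[(D1)] If $1\le c\le N-1$, $c'\ne c$ and block $x$ is incident to joint $c'$, then $|D_{c'}\setminus D_c|\ge2$ or $|B_x\setminus W_c|\ge2$.
\item[(D2)] $|D_{c-1}\setminus D_c|\ge2$ and $|D_c\setminus D_{c-1}|\ge2$ for $1\le c\le N$.
\end{itemize}
\end{lemma}

\begin{proof}
Since $w(a_0)\ge b$, we can assign distinct $\lfloor a_0/2\rfloor$-subsets of $\Omega_0$ to the residues modulo $b$. Let $E_c$ be the set assigned to the sum of $B_c$. For $x\ne c$ we have $|B_x\setminus B_c|\ge1$. In case of equality the sums differ by \eqref{eq:sum}, so $E_x$ and $E_c$ are distinct sets of equal size and $|E_x\setminus E_c|\ge1$. This is (E).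

For $1\le c\le N-1$ draw an arc from joint $c$ to every joint $c'\ne c$ that is incident to a block $x$ with $|B_x\setminus W_c|\le1$. There are $Z$ such blocks, each incident to two joints. Among them are $x=c$ and $x=c+1$, and both are incident to $c$ itself. So at most $2Z-2$ arcs leave each joint. The number of arcs entering a joint is not controlled in this way, and we average instead. Forget the directions. Any $h$ joints span at most $(2Z-2)h$ edges, so one of them has at most $4Z-4$ neighbors among them. Remove such joints one at a time and color them in the reverse order, each with a color not used on its at most $4Z-4$ neighbors colored before. This is a proper coloring with $4Z-3$ colors. By Lemma~\ref{lem:code} and $w(a)/a\ge4Z-3$, we can assign to the colors subsets of $\Omega_1$ with $|D\setminus D'|\ge2$ for different colors. Let $D_c$ be the set assigned to the color of joint $c$.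

In (D1), if $|B_x\setminus W_c|\le1$, then there is an arc from $c$ to $c'$, the colors differ, and $|D_{c'}\setminus D_c|\ge2$. For (D2) we need an arc between $c-1$ and $c$. For $c\le N-1$ the block $x=c$ gives an arc from $c$ to $c-1$, and for $c=N$ the block $x=N$ gives an arc from $N-1$ to $N$.
\end{proof}

\begin{proposition}\label{prop:short}
If $(b,a_0,a)$ is admissible, then $\delta(2w(b))\le b+a_0+a$.
\end{proposition}

\begin{proof}
Let $\Omega$ be the disjoint union of $[b]$, $\Omega_0$ and $\Omega_1$, and put
\[
F_{2c-1}=B_c\cup E_c\cup D_{c-1},\qquad F_{2c}=B_c\cup E_c\cup D_c\qquad(1\le c\le N).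
\]
Let $p=2c-1$. A position $r\ne p,p+1$ lies in a block $x\ne c$, and $F_r\setminus(F_p\cup F_{p+1})$ contains $(B_x\setminus B_c)\cup(E_x\setminus E_c)$, which has at least two elements by (E). Let $p=2c$ with $1\le c\le N-1$. The parts of $F_p\cup F_{p+1}$ in $[b]$ and in $\Omega_1$ are $W_c$ and $D_c$. A position $r\ne p,p+1$ lies in a block $x$ and carries the tag $D_{c'}$ of a joint $c'\ne c$ incident to $x$. So $F_r\setminus(F_p\cup F_{p+1})$ contains $(B_x\setminus W_c)\cup(D_{c'}\setminus D_c)$, which has at least two elements by (D1).
\end{proof}

For $b\ge5$ the number of colors is at most $b^3/2$. Indeed, $b-k-1\le k\le b/2$ gives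
\begin{equation}\label{eq:Zbound}
4Z\le2(k+1)(k^2+2)\le(b+2)\Bigl(\frac{b^2}{4}+2\Bigr)\le\frac{b^3}{2},
\end{equation}
where the last step is equivalent to $b^2(b-2)\ge8b+16$, and $b^2(b-2)\ge15b\ge8b+16$.

\begin{corollary}\label{cor:beta}
If $\beta\ge7$ and $5\le b\le2^\beta$, then $\delta(n)\le b+6\beta$ for all $n\le2w(b)$.
\end{corollary}

\begin{proof}
We show that $(b,2\beta,4\beta)$ is admissible. By Lemma~\ref{lem:binom}, $w(2\beta)\ge4^\beta/\sqrt{4\beta+2}\ge2^\beta\ge b$. By \eqref{eq:Zbound}, $4Z-3\le2^{3\beta-1}$, and by Lemma~\ref{lem:binom}, $w(4\beta)/(4\beta)\ge2^{4\beta}/(4\beta\sqrt{8\beta+2})$. So it suffices that $2^{\beta+1}\ge4\beta\sqrt{8\beta+2}$. For $\beta=7$ this reads $256\ge28\sqrt{58}$, which holds because $\sqrt{58}<8$. When $\beta\ge7$ grows by one, the left side doubles and the right side grows by a factor of at most $(8/7)^{3/2}<2$.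
\end{proof}

\section{Proof of Theorem~\ref{thm:disproof}}\label{sec:compare}

By Lemma~\ref{lem:lucas} and the monotonicity of the Lucas numbers, $n>L_t$ implies $\mathrm{r}_+(S_n)>t$. So we look for $t$ with $\operatorname{RRCB}(S_n)\le t$ and $L_t<n$.

\emph{The range $n\ge2^{128}$.} Let $b$ be minimal with $2w(b)\ge n$. Since $2w(128)\le2^{129}/\sqrt{129}<2^{128}$ and $w$ is nondecreasing, $b\ge129$. Let $\beta=\lceil\log b\rceil\ge8$ and $t=b+6\beta+2\ge179$. Lemma~\ref{lem:cover} and Corollary~\ref{cor:beta} give $\operatorname{RRCB}(S_n)\le t$. By the minimality of $b$ and Lemma~\ref{lem:binom}, $n>2w(b-1)\ge2^b/\sqrt{2b}$, so $\log n>b-\frac12-\frac{\beta}{2}$. We claim that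
\[
b-\tfrac12-\tfrac\beta2\ge0.695\,t=0.695\,b+4.17\,\beta+1.39,\qquad\text{that is,}\qquad0.305\,b\ge1.89+4.67\,\beta .
\]
For $\beta=8$ we use $b\ge129$ and get $39.345\ge39.25$. For $\beta\ge9$ we use $b>2^{\beta-1}$: at $\beta=9$ we have $0.305\cdot2^{8}=78.08\ge43.92$, and with each further step $0.305\cdot2^{\beta-1}$ doubles while $1.89+4.67\beta$ less than doubles. Hence $n>2^{0.695t}$. By \eqref{eq:logphi} and $t\ge179$ we have $(0.695-\log\varphi)\,t>0.00055\cdot179>0.098$, and $2^{0.098}\ge1+0.098\ln2>1.06$. Therefore
\[
n>2^{0.695t}>1.06\,\varphi^t\ge\varphi^t+1>L_t ,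
\]
and $\mathrm{r}_+(S_n)>t\ge\operatorname{RRCB}(S_n)$.

\emph{The case $n=2^{96}$.} Here we choose the tag lengths exactly. Let $b=100$ and $k=50$. Then $Z=51+49\cdot1275=62\,526$ and $4Z-3=250\,101$. The triple $(100,9,26)$ is admissible, because $w(9)=126\ge100$ and $w(26)=10\,400\,600\ge26\cdot250\,101=6\,502\,626$. Also $2w(100)\ge2^{101}/\sqrt{202}>2^{97}$. Proposition~\ref{prop:short} and Lemma~\ref{lem:cover} give $\operatorname{RRCB}(S_{2^{96}})\le100+9+26+2=137$. On the other side, \eqref{eq:logphi} gives $L_{138}<2^{138\cdot25/36}+1<2^{95.84}+1<2^{96}$, so $\mathrm{r}_+(S_{2^{96}})\ge139$. This proves Theorem~\ref{thm:disproof}. \qed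

\section{Longer blocks: the upper bound in Theorem~\ref{thm:asymp}}\label{sec:upper}

In Proposition~\ref{prop:short} the best choice has $a_0\approx\log b$ and $a\approx3\log b$, and the length is about $2^b/\sqrt b$. This gives $\log n+\frac92\log\log n$ up to smaller terms. The term $\frac12$ comes from $w(b)$, the term $1$ from the checksum and the term $3$ from the joint tags. The last term can be recovered, because the elements of $\Omega_1$ are needed only next to the joints. We insert into every block a long \emph{trunk} that carries a double labeling in the same set $\Omega_1$. Its length is about $2^a\approx b^3$, and this factor in the length pays for the $a$ elements.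

The sets in $\Omega_1$ now play two unrelated roles, and a tag $D_c$ may contain, or be contained in, a trunk label. Two-element \emph{markers} distinguish the types of positions. This is not enough where a position with tag $D_c$ is next to a trunk position with label $T_1$: the union of the two labels would contain both markers and the uncontrolled set $D_c\cup T_1$. We therefore separate them by a \emph{hub}, a position with no element in $\Omega_1$. The two hubs of a block need different markers, since nothing else distinguishes them.

\begin{proposition}\label{prop:long}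
If $(b,a_0,a)$ is admissible, $m\ge1$ and $\delta(m+2)\le a$, then
\[
\delta\bigl((m+4)\,w(b)\bigr)\le b+a_0+a+8 .
\]
\end{proposition}

\begin{proof}
Let $T_0,T_1,\dots,T_{m+1}$ be a double labeling in $\Omega_1$. We use only $T_1,\dots,T_m$, which satisfy
\begin{itemize}
\item[(T1)] $|T_r\setminus(T_p\cup T_{p+1})|\ge2$ for $r\ne p,p+1$;
\item[(T2)] $|T_r\setminus T_p|\ge2$ for $r\ne p$.
\end{itemize}
For (T2), each $p\in[m]$ lies in the two consecutive pairs $\{p-1,p\}$ and $\{p,p+1\}$ of the longer sequence, and one of them avoids $r$. This is the purpose of the two unused sets.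

Let $\Lambda,H^-,H^+,\Theta$ be $2$-element sets, and let $\Omega$ be the disjoint union of these markers with $[b]$, $\Omega_0$ and $\Omega_1$. Block $c$ consists of $m+4$ positions: a left end, a left hub, $m$ trunk positions, a right hub and a right end. The blocks follow each other in the order $1,\dots,N$. A position in block $c$ has the label $B_c\cup E_c\cup(\text{marker})\cup(\text{part in }\Omega_1)$, according to the table
\[
\begin{array}{c|ccccc}
&\text{left end}&\text{left hub}&r\text{th trunk position}&\text{right hub}&\text{right end}\\ \hline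
\text{marker}&\Lambda&H^-&\Theta&H^+&\Lambda\\
\text{part in }\Omega_1&D_{c-1}&\emptyset&T_r&\emptyset&D_c
\end{array}
\]
Let $u,v$ be consecutive positions and $z$ a third one. We show $|F_z\setminus(F_u\cup F_v)|\ge2$. If the marker of $z$ differs from those of $u$ and $v$, its two elements suffice. So assume that $z$ shares its marker with $u$ or $v$.

Suppose that $u,v$ lie in the same block $c$. If $z$ lies in another block, (E) applies as in Proposition~\ref{prop:short}. Let $z$ lie in block $c$. It is not a hub, because a hub shares its marker with no other position of its block. If $z$ is an end, then $\{u,v\}$ is the other end with its hub, the part of $F_u\cup F_v$ in $\Omega_1$ is the tag of that other end, and (D2) applies. If $z$ is a trunk position, then either $u,v$ are both trunk positions and (T1) applies, or they are a hub and a trunk position, the part of $F_u\cup F_v$ in $\Omega_1$ is $T_1$ or $T_m$, and (T2) applies.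

Suppose that $u$ is the right end of block $c$ and $v$ the left end of block $c+1$. The parts of $F_u\cup F_v$ in $[b]$ and $\Omega_1$ are $W_c$ and $D_c$. The position $z$ has marker $\Lambda$, so it is an end of a block $x$ and carries the tag $D_{c'}$ of a joint $c'\ne c$ incident to $x$. Now (D1) applies.
\end{proof}

\begin{proof}[Proof of the upper bound in Theorem~\ref{thm:asymp}]
Let $b$ be large. Let $a_0$ be minimal with $w(a_0)\ge b$ and $a$ minimal with $w(a)\ge ab^3/2$. By \eqref{eq:Zbound} the triple $(b,a_0,a)$ is admissible. Minimality and Lemma~\ref{lem:binom} give $b>2^{a_0-1}/\sqrt{2a_0}$ and $(a-1)b^3/2>2^{a-1}/\sqrt{2a}$, that is,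
\[
a_0<\log b+\tfrac12\log a_0+\tfrac32,\qquad a<3\log b+\tfrac32\log a+\tfrac12 .
\]
So $a_0$ and $a$ are $O(\log b)$, and substituting this on the right gives $a_0\le\log b+O(\log\log b)$ and $a\le3\log b+O(\log\log b)$. Also $2^a\ge w(a)\ge b^3/2$, so $a\ge3\log b-1$.

For the trunk we apply Corollary~\ref{cor:beta} at the scale of $a$. Let $\beta'=\lceil\log a\rceil$, $b'=a-6\beta'$ and $m=2w(b')-2$. For large $b$ we have $\beta'\ge7$ and $5\le b'\le a\le2^{\beta'}$, so $m\ge1$ and $\delta(m+2)\le b'+6\beta'=a$. By Lemma~\ref{lem:binom},
\[
\log(m+4)\ge b'-\tfrac12\log(2(b'+1))\ge a-O(\log a)\ge3\log b-O(\log\log b).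
\]
Put $n_b=(m+4)w(b)$. Since $\log w(b)\ge b-\frac12\log b-O(1)$,
\begin{equation}\label{eq:nb}
\log n_b\ge b+\tfrac52\log b-O(\log\log b),
\end{equation}
and Proposition~\ref{prop:long} with Lemma~\ref{lem:cover} gives, for $3\le n\le n_b$,
\begin{equation}\label{eq:tb}
\operatorname{RRCB}(S_n)\le b+a_0+a+10\le b+4\log b+O(\log\log b).
\end{equation}
Fix $b_0$ such that all this holds for $b\ge b_0$. Given $n>n_{b_0}$, let $b>b_0$ be minimal with $n_b\ge n$; then $b\to\infty$ as $n\to\infty$. From $n>n_{b-1}$ and \eqref{eq:nb} we get $\log n\ge b+\frac52\log b-O(\log\log b)$. In particular $b\le\log n$ for large $n$. Subtracting from \eqref{eq:tb},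
\[
\operatorname{RRCB}(S_n)\le\log n+\tfrac32\log b+O(\log\log b)\le\log n+\tfrac32\log\log n+O(\log\log\log n).\qedhere
\]
\end{proof}

\section{Noncrossing chords and random chains: the lower bound}\label{sec:lower}

Let $R_s=I_s\times J_s$ $(s\in[t])$ be a refined rectangle covering of $S_n$. Put $F_j=\{s:j\in J_s\}$ and $G_i=\{s:i\in I_s\}$. Then $C(i,j)=F_j\cap G_i$, and this set is empty exactly when $j\in\{i,i+1\}$. We have to show $n=O(2^tt^{-3/2})$.

The zero pattern forces the sets $F_j$ to form an antichain, a family in which no member contains another. A chain of subsets of $[t]$ meets an antichain at most once, and taking expectations over a random maximal chain gives the LYM inequality $\sum_j1/\binom{t}{|F_j|}\le1$. Hence $n\le w(t)\le2^tt^{-1/2}$ for every rectangle covering. The additional factor $1/t$ must come from the refinement. We show that it makes singly covered entries rare, that $|F_q\setminus F_p|\ge2$ therefore holds for most pairs, and that this near-double condition costs a factor of order $t$.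

\subsection*{Singly covered entries}

Place $2n$ points $v_1,m_1,v_2,m_2,\dots,v_n,m_n$ in this cyclic order at the corners of a convex $2n$-gon, so that $m_i$ lies between $v_i$ and $v_{i+1}$. Represent the entry $(i,j)$ by the chord $m_iv_j$. The positive entries are represented by diagonals, since the sides at $m_i$ end at $v_i$ and $v_{i+1}$. Two chords \emph{cross} if their four endpoints are distinct and alternate along the boundary.

For $n=5$, formula \eqref{eq:slack} shows that the entries with $j-i=2,3,4$ are proportional to $1,\varphi,1$, because $\sin\frac{2\pi}{5}/\sin\frac{\pi}{5}=2\cos\frac{\pi}{5}=\varphi$. On the rectangle $\{1,2\}\times\{4,5\}$ we get $S_{14}S_{25}>S_{15}S_{24}$, in the ratio $\varphi^2:1$, and the larger product belongs to the crossing pair of chords (Figure~\ref{fig:chords}). This holds in general.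

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.7]
\draw[gray] (90:1) \foreach \x in {1,...,9} { -- ({90-36*\x}:1) } -- cycle;
\draw[thick] (54:1) -- (-126:1);
\draw[thick] (-18:1) -- (-198:1);
\draw[dashed] (54:1) -- (-198:1);
\draw[dashed] (-18:1) -- (-126:1);
\foreach \x in {1,...,5} {
  \fill ({162-72*\x}:1) circle (1.2pt);
  \node at ({162-72*\x}:1.18) {$v_{\x}$};
  \draw[fill=white] ({126-72*\x}:1) circle (1.2pt);
  \node at ({126-72*\x}:1.18) {$m_{\x}$};
}
\end{tikzpicture}
\caption{The rectangle $\{1,2\}\times\{4,5\}$ of the slack matrix $S_5$ of the regular pentagon, with entry $(i,j)$ drawn as the chord $m_iv_j$. The crossing chords (solid) represent $S_{14}$ and $S_{25}$, the noncrossing chords (dashed) represent $S_{15}$ and $S_{24}$, and $S_{14}S_{25}>S_{15}S_{24}$.}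
\label{fig:chords}
\end{figure}

\begin{lemma}\label{lem:cross}
For each $s\in[t]$, the set $U_s=\{(i,j):C(i,j)=\{s\}\}$ has at most $2n-3$ elements.
\end{lemma}

\begin{proof}
A convex polygon with $h\ge3$ corners has at most $h-3$ pairwise noncrossing diagonals: cutting along one of them gives polygons with $h_1+h_2=h+2$ corners, and $1+(h_1-3)+(h_2-3)=h-3$ by induction. So it suffices to show that the chords of two entries $(i,j),(k,l)\in U_s$ do not cross.

Suppose they cross. In the direction of increasing index the cyclic order of the endpoints is $m_i,m_k,v_j,v_l$ or $m_i,v_l,v_j,m_k$. The second order is a rotation of $m_k,m_i,v_l,v_j$, which is the first order with the two entries exchanged. So we may assume the first order and read it from $m_k$: there are integer representatives with $k+1\le j<l\le i\le k+n-1$. The entries $(k,j)$ and $(i,l)$ lie in $R_s=I_s\times J_s$ and are positive, so $j\ne k+1$ and $l\ne i$. Thus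
\[
k+1<j<l<i\le k+n-1 .
\]
Let $\theta=\pi/n$ and $\alpha=(k+n-i)\theta\in(0,\pi)$, and let
\[
g(x)=\frac{\sin(x+\alpha)}{\sin x}=\cos\alpha+\sin\alpha\cot x .
\]
The second expression shows that $g$ is strictly decreasing on $(0,\pi)$, and the first that $g>0$ on $(0,\pi-\alpha)$. Since $(u-i)\theta=(u-k)\theta+\alpha-\pi$, formula \eqref{eq:slack} gives, for integers $u$ with $k+1<u<i$,
\[
\frac{S_{iu}}{S_{ku}}=\frac{\sin((u-i)\theta)}{\sin((u-k)\theta)}\cdot\frac{\sin((u-i-1)\theta)}{\sin((u-k-1)\theta)}=g\bigl((u-k)\theta\bigr)\,g\bigl((u-k-1)\theta\bigr),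
\]
where the two sign changes from the shifts by $\pi$ cancel. Both arguments lie in $(0,(i-k)\theta)=(0,\pi-\alpha)$. So both factors are positive and strictly decreasing in $u$, and $S_{ij}/S_{kj}>S_{il}/S_{kl}$. This is $S_{ij}S_{kl}>S_{il}S_{kj}$, and together with $C(i,j)=C(k,l)=\{s\}$ it contradicts the assumption that the covering is refined.
\end{proof}

This is the only place where the covering has to be refined.

\begin{lemma}\label{lem:close}
The sets $F_1,\dots,F_n$ are distinct and form an antichain. There is a set $\Gamma\subseteq[n]$ with $|\Gamma|\ge n/2$ such that for each $p\in\Gamma$ at most $8t$ indices $q$ satisfy $|F_q\setminus F_p|=1$.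
\end{lemma}

\begin{proof}
Let $p\ne q$. The facets $p-1$ and $p$ have only the vertex $p$ in common, so one of them, say $i$, does not contain $q$. Then $F_p\cap G_i=\emptyset$ and $\emptyset\ne C(i,q)=F_q\cap G_i\subseteq F_q\setminus F_p$. This proves the first claim. If $|F_q\setminus F_p|=1$, then $C(i,q)$ is a singleton, so $(i,q)\in\bigcup_sU_s$. A given entry $(i,q)$ arises in this way only from $p\in\{i,i+1\}$. By Lemma~\ref{lem:cross}, at most $2t(2n-3)<4nt$ ordered pairs $(p,q)$ satisfy $|F_q\setminus F_p|=1$. Fewer than $n/2$ indices $p$ can occur in more than $8t$ of them.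
\end{proof}

\subsection*{Antichains with few close pairs}

To gain the factor $t$ over the LYM inequality we count a set $F$ when the chain member that is one size larger contains $F$. This event is $|F|+1$ times as likely as the event that the chain passes through $F$. Two sets can be counted together only if one of them has a single element outside the other. If no such pairs existed, at most one set would be counted and we would be done. Since a few exist, we bound the second moment of the count.

\begin{lemma}\label{lem:chain}
Let $\mathcal{F}$ be an antichain of subsets of $[t]$ with $t/4\le|F|\le3t/4$ for all $F\in\mathcal{F}$. Suppose that for each $F'\in\mathcal{F}$ at most $8t$ sets $F\in\mathcal{F}$ satisfy $|F\setminus F'|=1$. Then $|\mathcal{F}|\le260\,w(t)/t$.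
\end{lemma}

\begin{proof}
Let $\emptyset=Y_0\subset Y_1\subset\dots\subset Y_t=[t]$ be a uniformly random maximal chain, so that $Y_r$ is a uniformly random $r$-subset. Let $X$ be the number of $F\in\mathcal{F}$ with $F\subseteq Y_{|F|+1}$. A set of size $r<t$ has $t-r$ supersets of size $r+1$, and $\binom{t}{r+1}=\frac{t-r}{r+1}\binom tr$. Hence
\[
\mathbb{E}X=\sum_{F\in\mathcal{F}}\frac{t-|F|}{\binom{t}{|F|+1}}=\sum_{F\in\mathcal{F}}\frac{|F|+1}{\binom{t}{|F|}}\ \ge\ |\mathcal{F}|\,\frac{t/4}{w(t)} .
\]
Suppose that $F\ne F'$ are both counted and $|F|\le|F'|$. Then $Y=Y_{|F'|+1}$ contains $F'$ and, through $Y_{|F|+1}$, also $F$. As $|Y\setminus F'|=1$ and $F\not\subseteq F'$, we get $|F\setminus F'|=1$ and $Y=F\cup F'$. For a given pair this has probability at most $1/\binom{t}{|F'|+1}$, and for a given $F'$ there are at most $8t$ choices of $F$. Using $t-|F'|\ge t/4$,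
\[
\mathbb{E}\binom X2\le\sum_{F'\in\mathcal{F}}\frac{8t}{\binom{t}{|F'|+1}}=\sum_{F'\in\mathcal{F}}\frac{8t}{t-|F'|}\cdot\frac{t-|F'|}{\binom{t}{|F'|+1}}\le32\,\mathbb{E}X .
\]
So $(\mathbb{E}X)^2\le\mathbb{E}X^2=2\,\mathbb{E}\binom X2+\mathbb{E}X\le65\,\mathbb{E}X$, and $\mathbb{E}X\le65$.
\end{proof}

The lower size restriction is used in the bound for $\mathbb{E}X$ and the upper one in the bound for $\mathbb{E}\binom X2$. Both exclude few sets. The number of subsets of $[t]$ of size less than $t/4$ is at most
\[
\sum_{r}\binom tr3^{t/4-r}=3^{t/4}\Bigl(\frac43\Bigr)^t=\Bigl(\frac{256}{27}\Bigr)^{t/4}\le1.76^{\,t},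
\]
since $256/27<9.5<1.76^4$, and by complementation the same bound holds for sizes greater than $3t/4$.

\begin{proof}[End of the proof of Theorem~\ref{thm:asymp}]
Let $t=\operatorname{RRCB}(S_n)$ and let $\mathcal{F}$ consist of the sets $F_p$ with $p\in\Gamma$ and $t/4\le|F_p|\le3t/4$. By Lemma~\ref{lem:close} the $F_p$ are distinct, so $|\mathcal{F}|\ge n/2-2\cdot1.76^{\,t}$, and Lemma~\ref{lem:chain} applies to $\mathcal{F}$. With Lemma~\ref{lem:binom},
\[
n\le\frac{520\,w(t)}{t}+4\cdot1.76^{\,t}\le\kappa\,2^t\,t^{-3/2}
\]
for an absolute constant $\kappa$. The distinctness of the $F_j$ also gives $n\le2^t$, so $t\ge\log n$. Therefore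
\[
t\ge\log n+\tfrac32\log t-\log\kappa\ge\log n+\tfrac32\log\log n-O(1).
\]
Together with Section~\ref{sec:upper} this proves the asymptotic formula, and in particular $\operatorname{RRCB}(S_n)=(1+o(1))\log n$. Dividing the bound $\mathrm{r}_+(S_n)\ge\log(n-1)/\log\varphi$ of Lemma~\ref{lem:lucas} by this expression gives the statement on the lower limit.
\end{proof}

\begin{thebibliography}{1}

\bibitem{EKS}
Tilman Engel, Thomas Kalinowski, Matthias Schymura,
\emph{Computing Lower Bounds on the Non-negative Rank via SAT Solvers},
arXiv:2610.11950 (2026).

\end{thebibliography}
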